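\title{Highly connected digraphs of bounded independence number are $k$-linked}

\begin{abstract}
We prove that for all positive integers $k$ and $\alpha$ there is an integer $K$ such that every $K$-strong digraph with independence number at most $\alpha$ is $k$-linked: for any distinct vertices $x_1,y_1,\dots,x_k,y_k$ it has vertex-disjoint directed paths from $x_i$ to $y_i$ for $i=1,\dots,k$. The case $k=2$ proves a conjecture on unilateral $2$-linkages from a paper of Bang-Jensen, Chen, Cheng and Yan. The proof finds at most $\alpha$ hubs at which paths can be reconnected at will, applies Menger's theorem to one balanced system of sources and sinks, and uses the balance to travel between the hubs.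
\end{abstract}

\section{Introduction}\label{sec:intro}

Digraphs in this paper are finite, with no loops and no parallel arcs; two opposite arcs $uv$ and $vu$ are allowed. Paths are directed, an \emph{$(x,y)$-path} is a path from $x$ to $y$, a single vertex counts as a (trivial) path, and \emph{disjoint} means vertex-disjoint. Two vertices are \emph{adjacent} if they are joined by an arc in at least one direction. The \emph{independence number} $\alpha(D)$ is the largest size of a set of pairwise non-adjacent vertices of $D$; the digraphs with $\alpha(D)=1$, in which any two vertices are adjacent, are called \emph{semicomplete}. A digraph is \emph{strong} if it has an $(x,y)$-path for every ordered pair of vertices $x,y$, and $D$ is \emph{$K$-strong} if $|V(D)|\ge K+1$ and $D-X$ is strong for every $X\subseteq V(D)$ with $|X|<K$.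

In a $k$-strong digraph, Menger's theorem gives $k$ disjoint paths from any set $\{x_1,\dots,x_k\}$ to any disjoint set $\{y_1,\dots,y_k\}$, but it does not say which $x_i$ is joined to which $y_j$. A digraph is \emph{$k$-linked} if the pairing can be prescribed: for all distinct vertices $x_1,y_1,\dots,x_k,y_k$ there are disjoint paths $P_1,\dots,P_k$ such that $P_i$ is an $(x_i,y_i)$-path. Connectivity is necessary for this. If $D$ is $k$-linked and has at least $2k$ vertices, then $D$ is $(2k-1)$-strong: given $X$ with $|X|\le 2k-2$ and $u,v\notin X$, enlarge $X$ to $2k-2$ vertices other than $u,v$, let these be $x_2,y_2,\dots,x_k,y_k$, and the path from $x_1=u$ to $y_1=v$ avoids $X$. The question is when enough connectivity is also sufficient.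

A weaker demand prescribes the pairing but not the directions. A digraph is \emph{unilaterally $2$-linked} if for all distinct vertices $x_1,y_1,x_2,y_2$ there are disjoint paths $P_1,P_2$ such that each $P_i$ is an $(x_i,y_i)$-path or a $(y_i,x_i)$-path. Every semicomplete digraph has this property, with no connectivity at all: take for $P_i$ an arc between $x_i$ and $y_i$. For independence number $2$ the property is no longer free.

\begin{example}\label{ex:antiprism}
Let $D$ have vertex set $\mathbb{Z}_8$, with arcs in both directions between $i$ and $j$ whenever $i-j\in\{\pm1,\pm2\}$. Three pairwise non-adjacent vertices would cut the cycle $\mathbb{Z}_8$ into three gaps of length at least $3$, so $\alpha(D)=2$. After deleting at most three vertices, cyclically consecutive survivors are adjacent with at most one exception, so $D$ is $4$-strong. Take $x_1=0$, $y_1=4$, $x_2=2$, $y_2=6$. A path between $0$ and $4$ avoiding $2$ and $6$ passes between $\{7,0,1\}$ and $\{3,4,5\}$, so it contains $\{1,3\}$ or $\{5,7\}$. A path between $2$ and $6$ avoiding $0$ and $4$ passes between $\{1,2,3\}$ and $\{5,6,7\}$, so it contains $\{3,5\}$ or $\{1,7\}$. Each of the first two pairs meets each of the last two, so $D$ is not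 unilaterally $2$-linked.
\end{example}

On the other hand, every $16$-strong digraph $D$ with $\alpha(D)\le2$ is unilaterally $2$-linked, as stated in \cite{BCCY}. When $\alpha(D)\le\alpha$, any $\alpha+1$ vertices span an arc, so one expects $D$ to consist of boundedly many regions that each behave like a semicomplete digraph, with connectivity supplying many arcs between the regions. This suggests the following conjecture, posed in \cite{BCCY}.

\begin{quote}
\emph{For every positive integer $\alpha$ there is an integer $K^u_\alpha$ such that every $K^u_\alpha$-strong digraph $D$ with $\alpha(D)\le\alpha$ is unilaterally $2$-linked.}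
\end{quote}

We prove the conjecture. The freedom to reverse a path is not needed, and neither is the restriction to two paths.

\begin{theorem}\label{thm:main}
For all integers $k,\alpha\ge1$ there is an integer $K=K(k,\alpha)$ such that every $K$-strong digraph $D$ with $\alpha(D)\le\alpha$ is $k$-linked.
\end{theorem}

\begin{corollary}\label{cor:conj}
Every $K(2,\alpha)$-strong digraph $D$ with $\alpha(D)\le\alpha$ is $2$-linked, hence unilaterally $2$-linked. Thus the conjecture holds with $K^u_\alpha=K(2,\alpha)$.
\end{corollary}

The corollary is the case $k=2$ of the theorem, since a $2$-linked digraph is unilaterally $2$-linked by definition. An explicit value of $K(k,\alpha)$ is given in \eqref{eq:constants}; we make no attempt to keep it small.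

Section~\ref{sec:tools} collects what we need about $K$-strong digraphs, and Section~\ref{sec:small} shows the two ideas of the proof on small cases. Sections~\ref{sec:hubs}--\ref{sec:routing} contain the proof of Theorem~\ref{thm:main}.

\section{Consequences of high connectivity}\label{sec:tools}

We use Menger's theorem in its form for vertex sets: for a digraph $D$ and $A,B\subseteq V(D)$, the maximum number of disjoint paths that start in $A$ and end in $B$ equals the minimum size of a set $C\subseteq V(D)$ such that $D-C$ has no path from $A\setminus C$ to $B\setminus C$. By definition, an $m$-strong digraph is $m'$-strong for $1\le m'\le m$.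

\begin{lemma}\label{lem:tools}
Let $D$ be an $m$-strong digraph.
\begin{enumerate}
\item[(a)] If $X\subseteq V(D)$ and $|X|<m$, then $D-X$ is $(m-|X|)$-strong.
\item[(b)] Every vertex has at least $m$ out-neighbors and at least $m$ in-neighbors.
\item[(c)] If $A,B\subseteq V(D)$ are disjoint and $|A|=|B|\le m$, then there are $|A|$ disjoint paths such that every vertex of $A$ is the first vertex of one of them, every vertex of $B$ is the last vertex of one of them, and no inner vertex of them lies in $A\cup B$.
\item[(d)] If $V(D)$ is partitioned into $A$ and $B$ with $|A|,|B|\ge m$, then there are $m$ disjoint arcs with tail in $A$ and head in $B$.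
\end{enumerate}
\end{lemma}

\begin{proof}
(a) The digraph $D-X$ has at least $m-|X|+1$ vertices, and deleting fewer than $m-|X|$ of them deletes fewer than $m$ vertices from $D$ in total.

(b) If $v$ had fewer than $m$ out-neighbors, deleting them would leave a digraph with at least two vertices in which $v$ has no out-neighbor; this digraph is not strong. Reversing all arcs gives the statement for in-neighbors.

(c) If $|C|<|A|$, then $A\setminus C$ and $B\setminus C$ are nonempty and $D-C$ is strong, so $D-C$ has a path from $A\setminus C$ to $B\setminus C$. Menger's theorem gives $|A|$ disjoint paths from $A$ to $B$. Their first vertices exhaust $A$ and their last vertices exhaust $B$, so by disjointness no inner vertex lies in $A\cup B$.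

(d) Apply (c) to $m$ vertices of $A$ and $m$ vertices of $B$. Each of the $m$ paths starts in $A$ and ends in $B$, so it contains an arc from $A$ to $B$.
\end{proof}

For a vertex $v$ and a set $R$ not containing it, we write $v\Rightarrow R$ if $v\rho$ is an arc for every $\rho\in R$, and $R\Rightarrow v$ if $\rho v$ is an arc for every $\rho\in R$. If $z\Rightarrow R$ and $R\Rightarrow o$, then $z\rho o$ is a path for every $\rho\in R$. So $R$ works as a switch: a path that ends at \emph{any} vertex $z$ with $z\Rightarrow R$ can be continued by a path that starts at \emph{any} vertex $o$ with $R\Rightarrow o$, at the cost of one vertex of $R$. Such switches, which we call hubs, correct the pairing that Menger's theorem leaves uncontrolled.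

\section{Two small cases}\label{sec:small}

\subsection*{One hub: correcting the pairing}

Let $D$ be semicomplete and $K$-strong with $K$ large, and let $Z=\{x_1,y_1,x_2,y_2\}$. Choose four out-neighbors of each $x_i$ and four in-neighbors of each $y_i$, all distinct and outside $Z$; call these sixteen vertices \emph{ports}. For each remaining vertex $\sigma$, record the set of ports that send an arc to $\sigma$; the other ports receive an arc from $\sigma$, because $D$ is semicomplete. There are $2^{16}$ possible records, so if $D$ has enough vertices, some set $R$ of eight vertices has a common record. Now every port $v$ has a \emph{sign}: $-$ if $v\Rightarrow R$, and otherwise $+$, in which case $R\Rightarrow v$. Fix $\rho_1,\rho_2\in R$.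

If each $x_i$ has a port $v_i$ of sign $-$ and each $y_i$ has a port $v'_i$ of sign $+$, the paths $x_iv_i\rho_iv'_iy_i$ solve the problem. The difficulty is that the signs are known only after the ports have been chosen, and they may all be wrong.

Suppose that all eight ports of $x_1,x_2$ have sign $+$ and all eight ports of $y_1,y_2$ have sign $-$. Lemma~\ref{lem:tools}(c) in $D-Z-\{\rho_1,\rho_2\}$ gives eight disjoint paths, call them \emph{links}, from the ports of $x_1,x_2$ to the ports of $y_1,y_2$. It may happen that every link from a port of $x_1$ ends at a port of $y_2$ and every link from a port of $x_2$ ends at a port of $y_1$. This does no harm, because every link ends at a vertex of sign $-$ and starts at a vertex of sign $+$. Each terminal has four links at its ports, so we can choose four different links: $Q_i$ starting at a port of $x_i$, and $Q'_i$ ending at a port of $y_i$. The paths $x_iQ_i\rho_iQ'_iy_i$ are disjoint and join $x_i$ to $y_i$.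

Suppose instead that all sixteen ports have sign $+$. The ports of $y_1,y_2$ can be reached from $R$ and need no help. The eight ports of $x_1,x_2$ need links, and there are no ports of sign $-$ to end them; so we let the eight vertices of $R$ serve as ends. In $D$ minus $Z$ and the ports of $y_1,y_2$ we find eight links from the ports of $x_1,x_2$ to $R$. A link $Q_i$ from a port of $x_i$ ends in $R$, so $x_iQ_iv'_iy_i$ is a path for any port $v'_i$ of $y_i$.

\subsection*{Two hubs: crossing in both directions}

When $\alpha(D)\ge2$ one hub need not serve all vertices, and we must travel between hubs. The smallest instance has two hubs $R_1=\{\rho_1,\rho_1'\}$ and $R_2=\{\rho_2,\rho'_2\}$ in a $10$-strong digraph $D$ and asks for disjoint paths from $\rho_1$ to $\rho_2$ and from $\rho'_2$ to $\rho'_1$. Two separate applications of Menger's theorem give paths in both directions that may intersect. One application, from $\{\rho_1,\rho'_2\}$ to $\{\rho_2,\rho'_1\}$, gives disjoint paths that may join each hub to itself.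

The extra resource is a supply of arcs between the regions of the two hubs. Suppose that $D-R_1-R_2$ has six disjoint arcs $u_jw_j$ and $u'_jw'_j$ $(j=1,2,3)$, where $u_j,w'_j$ belong to hub $1$ and $u'_j,w_j$ belong to hub $2$, and that the signs are the least convenient ones:
\[
u_j\Rightarrow R_1,\qquad R_2\Rightarrow w_j,\qquad u'_j\Rightarrow R_2,\qquad R_1\Rightarrow w'_j .
\]
Thus we have no arc from $R_1$ to $u_j$ and none from $w_j$ to $R_2$ with which to use the arc $u_jw_j$. In the $6$-strong digraph $D-R_1-R_2$ take six links from the heads $w_j,w'_j$ to the tails $u_j,u'_j$. Let $c$ be the number of links from hub $1$ to hub $2$, that is, from some $w'_a$ to some $u'_b$. The other $3-c$ links that start at a vertex $w'_a$ end at vertices $u_t$, so the remaining $c$ of the vertices $u_1,u_2,u_3$ are reached from $w_1,w_2,w_3$. \emph{Equally many links cross in the two directions}, because each hub has equally many starts and ends.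

If $c\ge1$, take a link $Q$ from hub $1$ to hub $2$ and a link $Q'$ from hub $2$ to hub $1$; the paths $\rho_1Q\rho_2$ and $\rho'_2Q'\rho'_1$ solve the problem. If $c=0$, every link stays in its hub, and then the arcs become usable (Figure~\ref{fig:two}). The link ending at $u_1$ starts at some $w'_a$ and the link starting at $w_1$ ends at some $u'_b$; joined by the arc $u_1w_1$, they form a path from $w'_a$ to $u'_b$, which extends to a $(\rho_1,\rho_2)$-path. Take $j\in\{1,2,3\}\setminus\{a,b\}$. The link ending at $u'_j$ starts at some $w_s$ and the link starting at $w'_j$ ends at some $u_t$; these are two further links, and with the arc $u'_jw'_j$ they give a $(\rho'_2,\rho'_1)$-path disjoint from the first path.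

\begin{figure}[ht]
\centering
\begin{tikzpicture}[>=stealth]
\draw[rounded corners] (-0.45,-0.45) rectangle (0.45,1.65);
\draw[rounded corners] (9.05,-0.45) rectangle (9.95,1.65);
\node at (0,1.95) {$R_1$};
\node at (9.5,1.95) {$R_2$};
\draw[dotted] (4.75,-0.6) -- (4.75,2.1);
\node (a1) at (0,1.2) {$\rho_1$};
\node (a2) at (1.5,1.2) {$w'_a$};
\node (a3) at (4,1.2) {$u_1$};
\node (a4) at (5.5,1.2) {$w_1$};
\node (a5) at (8,1.2) {$u'_b$};
\node (a6) at (9.5,1.2) {$\rho_2$};
\node (b1) at (0,0) {$\rho'_1$};
\node (b2) at (1.5,0) {$u_t$};
\node (b3) at (4,0) {$w'_j$};
\node (b4) at (5.5,0) {$u'_j$};
\node (b5) at (8,0) {$w_s$};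
\node (b6) at (9.5,0) {$\rho'_2$};
\draw[->] (a1) -- (a2);
\draw[->,dashed] (a2) -- (a3);
\draw[->] (a3) -- (a4);
\draw[->,dashed] (a4) -- (a5);
\draw[->] (a5) -- (a6);
\draw[->] (b6) -- (b5);
\draw[->,dashed] (b5) -- (b4);
\draw[->] (b4) -- (b3);
\draw[->,dashed] (b3) -- (b2);
\draw[->] (b2) -- (b1);
\end{tikzpicture}
\caption{Disjoint paths from hub $R_1$ to hub $R_2$ and back when no link crosses between the hubs. Solid arrows are arcs, dashed arrows are links (disjoint paths given by Menger's theorem), and the dotted line separates the vertices belonging to $R_1$ from those belonging to $R_2$. Each path splices two links along an arc across the dotted line.}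
\label{fig:two}
\end{figure}

The general proof has three more tasks: to find the hubs, to make every hub balanced whatever the signs are, and to run the alternative ``many links cross, or few links cross back'' for every partition of the set of hubs.

\section{Finding the hubs}\label{sec:hubs}

Fix $k,\alpha\ge1$ and define, in this order,
\begin{equation}\label{eq:constants}
\begin{gathered}
r=2^{\alpha+1}k,\qquad p=5r,\qquad n=(2^{\alpha+1}+2k)\,p,\\
q_{\alpha+1}=1,\qquad q_\beta=n\,q_{\beta+1}+(n+k)2^n\quad(\beta=\alpha,\alpha-1,\dots,1),\\
N=q_1 2^{\alpha q_1},\qquad K=2k+\alpha q_1+N+(2\alpha+2)n .
\end{gathered}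
\end{equation}
Fewer than $r$ links will be used in the final paths; $p$ is the number of arcs reserved for each terminal and for each partition of the hubs; $n$ bounds the number of ports; the $q_\beta$ are the sizes of the sets from which hubs are cut; and $N$ bounds the number of vertices that belong to no hub. Note that $q_1>q_2>\dots>q_{\alpha+1}$, that $q_1\ge k$, and that $k\le r\le p\le n$.

From now on $D$ is a $K$-strong digraph with $\alpha(D)\le\alpha$, the \emph{terminals} $x_1,y_1,\dots,x_k,y_k$ are distinct vertices, $Z$ is the set of terminals, and $G=D-Z$.

In the semicomplete case every port was adjacent to every candidate for the hub. In general we want a few large sets $\Sigma_l$ such that almost every vertex is adjacent to almost all of one of them. If many vertices have many non-neighbors in each of the sets found so far, these vertices form a new set with no arc to large parts of the old ones, and this can happen fewer than $\alpha$ times. A \emph{non-neighbor} of $v$ is a vertex not adjacent to $v$.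

\begin{lemma}\label{lem:hubs}
There are $\beta\in\{1,\dots,\alpha\}$ and pairwise disjoint sets $\Sigma_1,\dots,\Sigma_\beta\subseteq V(G)$, each of size $q_\beta$, such that, with fewer than $N$ exceptions, every vertex of $G$ outside $\Sigma_1\cup\dots\cup\Sigma_\beta$ has fewer than $q_{\beta+1}$ non-neighbors in $\Sigma_l$ for some $l$.
\end{lemma}

\begin{proof}
For $1\le\beta\le\alpha+1$, a \emph{$\beta$-system} is a family of $\beta$ pairwise disjoint subsets of $V(G)$, each of size $q_\beta$, with no arc between two different sets. A $1$-system exists because $|V(G)|>K-2k\ge q_1$. An $(\alpha+1)$-system would be a set of $\alpha+1$ pairwise non-adjacent vertices, so there is none. Let $\beta\le\alpha$ be the largest integer for which a $\beta$-system $\Sigma_1,\dots,\Sigma_\beta$ exists.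

Call a vertex $v$ outside these sets \emph{exceptional} if it has at least $q_{\beta+1}$ non-neighbors in every $\Sigma_l$, and choose for it sets $\Sigma_l(v)\subseteq\Sigma_l$ of exactly $q_{\beta+1}$ non-neighbors. The tuple $(\Sigma_1(v),\dots,\Sigma_\beta(v))$ takes at most $2^{\beta q_\beta}\le2^{\alpha q_1}$ values. If there were $N=q_12^{\alpha q_1}$ exceptional vertices, then $q_1\ge q_{\beta+1}$ of them would share one tuple $(\Sigma'_1,\dots,\Sigma'_\beta)$. A set $\Sigma'_{\beta+1}$ of $q_{\beta+1}$ such vertices has no arc to or from $\Sigma'_1,\dots,\Sigma'_\beta$, and there is no arc between $\Sigma'_l\subseteq\Sigma_l$ and $\Sigma'_{l'}\subseteq\Sigma_{l'}$ for distinct $l,l'\le\beta$. This is a $(\beta+1)$-system, contrary to the choice of $\beta$.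
\end{proof}

This is the only place where the hypothesis $\alpha(D)\le\alpha$ is used; later, $\alpha$ appears only as a bound on the number of hubs. Without the hypothesis the lemma fails: in a long directed cycle every vertex is adjacent to two others, so it has at least $q_\beta-2\ge q_{\beta+1}$ non-neighbors in any set of $q_\beta$ other vertices.

Fix the sets given by Lemma~\ref{lem:hubs} and write $q=q_\beta$, $q'=q_{\beta+1}$. For each non-exceptional vertex $v$ outside the sets $\Sigma_l$, choose an index $h(v)$ such that $v$ has fewer than $q'$ non-neighbors in $\Sigma_{h(v)}$. To find many disjoint arcs between regions, each region must be large, so we keep only the indices in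
\[
L=\{\,l:\ |h^{-1}(l)|\ge 2n\,\}.
\]
The elements of $L$ are the \emph{hubs}, and $|L|\le\alpha$. For $S\subseteq L$ let $X_S=h^{-1}(S)$, and let $X=X_L$. A vertex of $D$ outside $X$ is a terminal, a member of some $\Sigma_l$, an exceptional vertex, or a vertex with $h(v)\notin L$. Hence
\begin{equation}\label{eq:outside}
|V(D)\setminus X|<2k+\alpha q_1+N+2\alpha n=K-2n .
\end{equation}
Since $|V(D)|>K$, the set $X$ is nonempty, and so is $L$. A \emph{cut} is a set $S$ with $\emptyset\ne S\subsetneq L$, and we write $\overline S=L\setminus S$. There are at most $2^\alpha-2$ cuts, and none when $|L|=1$.

\section{Ports and their signs}\label{sec:ports}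

We reserve the arcs along which a path can leave $x_i$, reach $y_i$, or cross a cut.

\begin{lemma}\label{lem:ports}
One can choose, for every cut $S$, a set $E_S$ of $p$ arcs with tail in $X_S$ and head in $X_{\overline S}$, and for every $i$ a set of $p$ out-neighbors of $x_i$ in $X$ and a set of $p$ in-neighbors of $y_i$ in $X$, so that all the ends of all these arcs and all these neighbors are distinct vertices.
\end{lemma}

\begin{proof}
At most $2\cdot2^\alpha p+2kp=n$ vertices are to be chosen. We treat the cuts and the terminals one at a time; let $Y$ be the set of vertices chosen so far, so that $|Y|\le n$. For a cut $S$, the subdigraph induced by $X\setminus Y$ arises from $D$ by deleting fewer than $K-n$ vertices, by \eqref{eq:outside}, so it is $p$-strong by Lemma~\ref{lem:tools}(a). Its vertex set is partitioned into $X_S\setminus Y$ and $X_{\overline S}\setminus Y$, each of size at least $2n-n\ge p$, and Lemma~\ref{lem:tools}(d) gives $E_S$. For a terminal $x_i$, Lemma~\ref{lem:tools}(b) and \eqref{eq:outside} give more than $2n$ out-neighbors in $X$, of which more than $n\ge p$ lie outside $Y$. The same count applies to the in-neighbors of $y_i$.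
\end{proof}

The chosen vertices are the \emph{ports}; there are at most $n$ of them. The arcs of the sets $E_S$ are \emph{crossing arcs}, the chosen out-neighbors of $x_i$ are \emph{$x_i$-ports}, and the chosen in-neighbors of $y_i$ are \emph{$y_i$-ports}. Every port is an end of exactly one \emph{reserved arc}: a crossing arc, an arc $x_iv$, or an arc $vy_i$. It is a \emph{head port} or a \emph{tail port} according to its place in that arc. Thus $x_i$-ports are head ports and $y_i$-ports are tail ports.

Now that the ports are fixed, we cut from each $\Sigma_l$ a set that sees each port of hub $l$ in one direction. The recursion for $q_\beta$ was chosen for this step.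

\begin{lemma}\label{lem:signs}
For every $l\in L$ there is a set $R_l\subseteq\Sigma_l$ with $|R_l|=n+k$ such that every port $v$ with $h(v)=l$ satisfies $v\Rightarrow R_l$ or $R_l\Rightarrow v$.
\end{lemma}

\begin{proof}
Each of the at most $n$ ports with $h(v)=l$ has fewer than $q'$ non-neighbors in $\Sigma_l$, so at least $q-nq'=(n+k)2^n$ members of $\Sigma_l$ are adjacent to all of these ports. For each such member $\sigma$ record the set of these ports that send an arc to $\sigma$. There are at most $2^n$ records, so some $n+k$ members share a record; let $R_l$ consist of them. A port $v$ in the common record satisfies $v\Rightarrow R_l$. Any other port $v$ with $h(v)=l$ is adjacent to every member of $R_l$ and sends an arc to none, so $R_l\Rightarrow v$.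
\end{proof}

A port $v$ has \emph{sign} $-$ if $v\Rightarrow R_{h(v)}$, and sign $+$ otherwise, in which case $R_{h(v)}\Rightarrow v$. A path that arrives at a head port along its reserved arc must continue from there. If the sign is $-$ it can step into the hub; if the sign is $+$ it needs a link that starts at the port. A path that is to leave a tail port along its reserved arc must first get there. If the sign is $+$ it can come from the hub; if the sign is $-$ it needs a link that ends at the port. Accordingly, each port gets one of three roles:
\begin{center}
\begin{tabular}{l|cc}
 & sign $-$ & sign $+$\\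
\hline
head port & \emph{ready} & \emph{source}\\
tail port & \emph{sink} & \emph{ready}
\end{tabular}
\end{center}

\section{A balanced linkage}\label{sec:links}

All links must come from one application of Lemma~\ref{lem:tools}(c), since only this makes them disjoint. The lemma needs equally many sources and sinks, and the counting in the two-hub case needs more: equally many at \emph{each} hub. As in the last one-hub case, we make up the difference with vertices of the hub itself.

For $l\in L$ let $m^+_l$ and $m^-_l$ be the numbers of sources and of sinks among the ports $v$ with $h(v)=l$. Then $|m^+_l-m^-_l|\le n$, so there are disjoint sets $R^0_l,R^1_l\subseteq R_l$ with $|R^0_l|=k$ and $|R^1_l|=|m^+_l-m^-_l|$. Write $R^0_l=\{\rho_{l,1},\dots,\rho_{l,k}\}$; the vertex $\rho_{l,i}$ is set aside for the visit of the $i$-th path to hub $l$. The members of $R^1_l$ are \emph{dummies}, and we put $h(\rho)=l$ for $\rho\in R^1_l$. They are declared sources if $m^-_l>m^+_l$ and sinks if $m^+_l>m^-_l$. From now on the words source and sink include dummies, and $h(v)$ is called the \emph{hub of $v$}. Every $l\in L$ is the hub of $\max(m^+_l,m^-_l)$ sources and equally many sinks, no vertex is both, and the number of sources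 is
\[
n_0=\sum_{l\in L}\max(m_l^+,m_l^-)\le\sum_{l\in L}(m_l^++m_l^-)\le n .
\]

Let $D_1$ be obtained from $D$ by deleting $Z$, all ready ports and all sets $R^0_l$. At most $2k+n+\alpha k\le K-n$ vertices are deleted, where we use $k\le q_1$, so $D_1$ is $n$-strong by Lemma~\ref{lem:tools}(a). It contains all sources and sinks. Lemma~\ref{lem:tools}(c) gives $n_0$ disjoint paths in $D_1$, the \emph{links}, such that each source is the first vertex of exactly one link and each sink is the last vertex of exactly one link. For $S,S'\subseteq L$, a link \emph{goes from $S$ to $S'$} if the hub of its source is in $S$ and the hub of its sink is in $S'$.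

\begin{lemma}\label{lem:balance}
For every cut $S$, the number of links that go from $S$ to $\overline S$ equals the number of links that go from $\overline S$ to $S$.
\end{lemma}

\begin{proof}
The number of links whose source has its hub in $S$ equals the number of links whose sink has its hub in $S$, because each hub has equally many sources and sinks. Subtract from both numbers the number of links that go from $S$ to $S$.
\end{proof}

If only the totals were equal, say with all sources at hub $2$ and all sinks at hub $1$, then every link would go from hub $2$ to hub $1$, and we could neither follow a link from hub $1$ to hub $2$ nor reach a sink of hub $1$ from hub $1$ along a link.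

An \emph{entry of $l$} is a port of sign $-$ with hub $l$ or a dummy sink with hub $l$. An \emph{exit of $l$} is a port of sign $+$ with hub $l$ or a dummy source with hub $l$. Thus sinks and ready head ports are entries of their hubs, and sources and ready tail ports are exits of their hubs. The next lemma is the switch of Section~\ref{sec:tools}, with dummies included.

\begin{lemma}\label{lem:switch}
Let $z$ be an entry and $o$ an exit of the same hub $l$, and let $1\le i\le k$. Then $zo$ is an arc or $z\rho_{l,i}o$ is a path.
\end{lemma}

\begin{proof}
The dummies of one hub are all sources or all sinks, so $z$ and $o$ are not both dummies. If both are ports, then $z\ne o$ since their signs differ, and $z\Rightarrow R_l$ and $R_l\Rightarrow o$ show that $z\rho_{l,i}o$ is a path. If $z$ is a port and $o\in R^1_l$, then $zo$ is an arc because $z\Rightarrow R_l$. If $z\in R^1_l$ and $o$ is a port, then $zo$ is an arc because $R_l\Rightarrow o$.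
\end{proof}

To treat all roles at once, attach to every port $v$ a path $Q(v)$: the link starting at $v$ if $v$ is a source, the link ending at $v$ if $v$ is a sink, and the trivial path $v$ if $v$ is ready. Three facts follow from the definitions.
\begin{enumerate}
\item[(Q1)] If $w$ is a head port, $Q(w)$ starts at $w$ and ends at an entry. If $u$ is a tail port, $Q(u)$ starts at an exit and ends at $u$.
\item[(Q2)] A link equals $Q(v)$ only if $v$ is its source or its sink. So it equals $Q(v)$ for at most one head port and at most one tail port.
\item[(Q3)] Links are pairwise disjoint and avoid $Z$, the ready ports and the sets $R^0_l$. No port lies in $Z$ or in a set $R^0_l$.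
\end{enumerate}

\section{Crossing every cut}\label{sec:pieces}

We now build the pieces of the final paths: one to leave each $x_i$, one to reach each $y_i$, and, for each $i$, one across each cut. We cannot prescribe the hubs at which a piece across $S$ starts and ends, only their sides of the cut. Section~\ref{sec:routing} shows that this is enough.

\begin{lemma}\label{lem:pieces}
There are pairwise disjoint paths $\Pi(x_i)$, $\Pi(y_i)$ and $\Pi(i,S)$, for $1\le i\le k$ and all cuts $S$, none of which meets a set $R^0_l$, such that
\begin{enumerate}
\item[(i)] $\Pi(x_i)$ starts at $x_i$ and ends at an entry;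
\item[(ii)] $\Pi(y_i)$ starts at an exit and ends at $y_i$;
\item[(iii)] $\Pi(i,S)$ starts at an exit of a hub in $S$ and ends at an entry of a hub in $\overline S$.
\end{enumerate}
\end{lemma}

\begin{proof}
We choose the pieces one at a time, in any order. Each $\Pi(x_i)$ and $\Pi(y_i)$ will contain at most one link and each $\Pi(i,S)$ at most two. A link is \emph{used} once it is contained in a chosen piece, so the number of used links never exceeds
\[
2k+2k(2^\alpha-2)=r-2k<r .
\]

\emph{The piece $\Pi(x_i)$.} By (Q2), each used link equals $Q(v)$ for at most one $x_i$-port $v$. There are $p\ge r$ such ports, so for one of them $Q(v)$ is not a used link. Let $\Pi(x_i)=x_iQ(v)$. It is a path by (Q3), and it ends at an entry by (Q1).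

\emph{The piece $\Pi(y_i)$.} By (Q2) again, some $y_i$-port $v$ has $Q(v)$ not a used link. Let $\Pi(y_i)=Q(v)y_i$, which starts at an exit by (Q1).

\emph{The piece $\Pi(i,S)$.} If at least $r$ links go from $S$ to $\overline S$, one of them is not used, and we let $\Pi(i,S)$ be that link; its source is an exit and its sink is an entry.

Otherwise, by Lemma~\ref{lem:balance}, fewer than $r$ links go from $\overline S$ to $S$. Call a link \emph{forbidden} if it is used or goes from $\overline S$ to $S$; fewer than $2r$ links are forbidden. By (Q2), fewer than $4r$ arcs $uw\in E_S$ have a forbidden link among $Q(u)$ and $Q(w)$. At most $k-1<r$ arcs of $E_S$ have been chosen for earlier pieces $\Pi(i',S)$. Since $|E_S|=5r$, there is an arc $uw\in E_S$, not chosen before, such that neither $Q(u)$ nor $Q(w)$ is a forbidden link. Let $\Pi(i,S)$ be $Q(u)$ followed by the arc $uw$ and by $Q(w)$.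

Recall that $h(u)\in S$ and $h(w)\in\overline S$. By (Q1), $Q(u)$ starts at an exit. If $u$ is ready, this exit is $u$, with hub in $S$. If $u$ is a sink, $Q(u)$ is a link whose sink has its hub in $S$ and which does not go from $\overline S$ to $S$, so its source has its hub in $S$. By (Q1), $Q(w)$ ends at an entry. If $w$ is ready, this entry is $w$, with hub in $\overline S$. If $w$ is a source, $Q(w)$ is a link whose source has its hub in $\overline S$ and which does not go from $\overline S$ to $S$, so its sink has its hub in $\overline S$. Finally, $Q(u)$ and $Q(w)$ are disjoint. By (Q3) this could fail only if they were the same link, and that link would start at $w$ and end at $u$, going from $\overline S$ to $S$. So $\Pi(i,S)$ is a path satisfying (iii).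

\emph{Disjointness.} Every piece consists of links, ready ports and at most one terminal, so by (Q3) it avoids the sets $R^0_l$, and two pieces can meet only by sharing a link, a ready port or a terminal. No link is shared, since each piece takes only links not used before. A ready port occurs in a piece only as an end of its reserved arc, and each reserved arc is chosen at most once. Each terminal lies in its own piece only.
\end{proof}

\section{Assembling the paths}\label{sec:routing}

\begin{proof}[Proof of Theorem~\ref{thm:main}]
Fix $i\in\{1,\dots,k\}$. Let $M_i$ be the directed multigraph with vertex set $L$ that has, for each cut $S$, one arc $\gamma_S$ from the hub of the first vertex of $\Pi(i,S)$ to the hub of its last vertex. By Lemma~\ref{lem:pieces}(iii), $\gamma_S$ goes from $S$ to $\overline S$. Let $a_i$ be the hub of the last vertex of $\Pi(x_i)$ and $b_i$ the hub of the first vertex of $\Pi(y_i)$. The set $S$ of hubs reachable from $a_i$ in $M_i$ is nonempty and no arc leaves it; if it were a cut, $\gamma_S$ would leave it. So $S=L$, and $M_i$ has a path from $a_i$ to $b_i$, with distinct hubs $l_0=a_i,l_1,\dots,l_m=b_i$ and distinct arcs $\gamma_{S_1},\dots,\gamma_{S_m}$, where $\gamma_{S_j}$ goes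 from $l_{j-1}$ to $l_j$ and $m=0$ if $a_i=b_i$.

Consider the sequence of pieces
\[
\Pi(x_i),\ \Pi(i,S_1),\ \dots,\ \Pi(i,S_m),\ \Pi(y_i),
\]
numbered from $0$ to $m+1$. For $0\le j\le m$, piece $j$ ends at an entry $z$ of $l_j$ and piece $j+1$ starts at an exit $o$ of $l_j$. Join them by the arc $zo$ or by the path $z\rho_{l_j,i}o$, as Lemma~\ref{lem:switch} allows. The result is a walk $P_i$ from $x_i$ to $y_i$ whose vertices are those of the $m+2$ pieces together with some of $\rho_{l_0,i},\dots,\rho_{l_m,i}$. The pieces are pairwise disjoint and avoid the sets $R^0_l$, and the vertices $\rho_{l_j,i}$ are distinct because the hubs $l_j$ are distinct and the sets $R^0_l\subseteq\Sigma_l$ are disjoint. So $P_i$ is an $(x_i,y_i)$-path.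

For $i\ne i'$, the paths $P_i$ and $P_{i'}$ consist of different pieces and of different vertices $\rho_{l,i}$ and $\rho_{l',i'}$, and by Lemma~\ref{lem:pieces} they are disjoint. Since the terminals were arbitrary, $D$ is $k$-linked.
\end{proof}

\begin{thebibliography}{9}

\bibitem{BCCY}
J{\o}rgen Bang-Jensen, Xiaoying Chen, Panpan Cheng and Jin Yan,
\emph{The unilateral 2-linkage problem},
arXiv:2610.36895 (2026).

\end{thebibliography}
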